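# Schur positivity of two Theta operators on a one-row Macdonald polynomial at $t=0$

## 1. The theorem

Write $(x;q)_i=\prod_{s=0}^{i-1}(1-xq^s)$, $(q)_i=(q;q)_i$, $\binom ab_q$ for the Gaussian binomial, and $\mathbb N=\{0,1,2,\dots\}$. The modified Macdonald polynomials $\widetilde H_\mu$, the Theta operators $\Theta_f$ and the involution $\omega$ are recalled in Section 2. Two families of numbers enter the statement.

For dominant $\nu\in\mathbb Z^N$ (that is, $\nu_1\ge\dots\ge\nu_N$) let $V_\nu$ be the irreducible $GL_N$-module with character $\chi_\nu(z_1,\dots,z_N)$. For partitions $\mu,\lambda$ put $V_\mu=0$ if $\ell(\mu)>N$, likewise for $\lambda$, and let $d^\nu_{\mu\lambda}(N)\in\mathbb N$ be the multiplicity of $V_\nu$ in $V_\mu\otimes V_\lambda^*$. For dominant $\nu,\gamma\in\mathbb Z^N$ let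
$$K_{\nu\gamma}(q)=[z^\gamma]\;\chi_\nu(z)\prod_{1\le i<k\le N}\frac{1-z_k/z_i}{1-qz_k/z_i},$$
where the product is expanded in powers of $z_k/z_i$, $i<k$. A given exponent vector is a nonnegative integer combination of the vectors $\epsilon_k-\epsilon_i$ ($i<k$) in only finitely many ways, so each coefficient is a finite sum.

**Theorem 1.** For $m\ge1$,
$$\sum_{r,l\ge0}w^rv^l\,\omega\big(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0}\big)=\sum_{j\ge0}\binom{m+j-1}{j}_q (wv)^j\sum_{\lambda,\mu}s_\lambda(w,v)\,s_\mu[X]\sum_{\nu}d^\nu_{\mu\lambda}(m+j)\,K_{\nu,(2^j1^m)}(q),$$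
and every $K_{\nu,(2^j1^m)}(q)$ lies in $\mathbb N[q]$. Hence every $\omega(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0})$ has Schur coefficients in $\mathbb N[q]$.

**Corollary 1.** For all $n\ge1$, $0\le k\le n$, $0\le r\le n-k$, the symmetric functions $\Phi^{\rm unb}_{n,k,r}(\mathbf x;q)$, $\Phi^{\rm bar}_{n,k,r}(\mathbf x;q)$ and $\Phi_{n,k,r}(\mathbf x;q)$ of Section 2.3 are Schur-positive: each coefficient in the Schur basis is a Laurent polynomial in $q$ with nonnegative integer coefficients.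

The question behind Corollary 1 comes from Hsin-Chieh Liao and Hai Zhu, "Bicolored Eulerian quasisymmetric functions, affine lengths, and Theta operators", arXiv:2610.19363 (2026). The functions $\Phi$ are generating functions of permutations whose letters may be barred, and that paper expresses them through Theta operators. Is every Schur coefficient free of minus signs? Theorem 1 answers yes, with a formula in which every ingredient is visibly nonnegative. Section 9 contains stronger statements that Corollary 1 does not need.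

## 2. Plethysm, Macdonald polynomials, Theta operators, and the two sides of the formula

### 2.1. Plethysm

$\Lambda$ is the ring of symmetric functions over $\mathbb Q(q)$, and $\Lambda^+$ is the span of its components of positive degree. The plethysm $f\mapsto f[A]$ is the algebra map fixed by $p_k\mapsto p_k[A]$. Here $p_k[A]$ replaces every letter (including $q$, $t$ and the variables $x,y,z,w,v,z_1,z_2,\dots$) by its $k$-th power, $p_k[X]=p_k$, and $p_k[-A]=-p_k[A]$. Thus $p_k[X/(1-q)]=p_k/(1-q^k)$. Put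
$$\Omega[A]=\sum_{i\ge0}h_i[A]=\exp\Big(\sum_{k\ge1}p_k[A]/k\Big).$$
Then $\Omega[A+B]=\Omega[A]\,\Omega[B]$, and for a letter $x$ we have $\Omega[x]=1/(1-x)$ and $\Omega[-x]=1-x$. For example $\Omega[x(q-1)]=\frac{1-x}{1-qx}$, so $h_1[q-1]=q-1$ and $h_2[q-1]=q(q-1)$. Also $h_m[-X]=(-1)^me_m$.

The involution $\omega$ sends $s_\lambda$ to $s_{\lambda'}$ and $p_k$ to $(-1)^{k-1}p_k$.

### 2.2. Modified Macdonald polynomials and Theta operators

**Definition.** For $\mu\vdash m$, $\widetilde H_\mu=\widetilde H_\mu[X;q,t]$ is the unique symmetric function over $\mathbb Q(q,t)$ with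

- $\widetilde H_\mu[X(1-q);q,t]\in\operatorname{span}\{s_\lambda:\lambda\ge\mu\}$,
- $\widetilde H_\mu[X(1-t);q,t]\in\operatorname{span}\{s_\lambda:\lambda\ge\mu'\}$,
- $\langle\widetilde H_\mu,s_{(m)}\rangle=1$,

where $\ge$ is dominance order.

Interchanging $q\leftrightarrow t$ and $\mu\leftrightarrow\mu'$ permutes the conditions, so
$$\widetilde H_\mu[X;q,t]=\widetilde H_{\mu'}[X;t,q].\tag{1}$$

One row is explicit. Only $\lambda=(m)$ satisfies $\lambda\ge(m)$, so $\widetilde H_{(m)}=c\,h_m[X/(1-q)]$. The coefficient of $s_{(m)}$ in $h_m[X/(1-q)]=\sum_\lambda s_\lambda[X]\,s_\lambda[1/(1-q)]$ is $h_m[1/(1-q)]=h_m(1,q,q^2,\dots)=1/(q)_m$, so $c=(q)_m$: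
$$\widetilde H_{(m)}=(q)_m\,h_m[X/(1-q)].\tag{2}$$
For $m=2$ this is $\frac12\big((1+q)p_1^2+(1-q)p_2\big)$, so $\widetilde H_{(2)}=s_2+qs_{11}$. By (1), $\widetilde H_{(11)}=s_2+ts_{11}$.

For a cell $c$ of $\mu$ (French convention) let $a'(c)$, $l'(c)$ be the numbers of cells strictly left of $c$ in its row and strictly below $c$ in its column.

**Definition.** $\Pi$ is the linear operator with $\Pi\widetilde H_\mu=\prod_{c\in\mu,\,(a'(c),l'(c))\ne(0,0)}(1-q^{a'(c)}t^{l'(c)})\,\widetilde H_\mu$. With $M=(1-q)(1-t)$, $f^*$ is multiplication by $f[X/M]$, and $\Theta_f=\Pi f^*\Pi^{-1}$. In particular $\Theta_0=0$ and $\Theta_f\Theta_g=\Theta_{fg}$.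

Three published facts are used.

**(F1)** $\widetilde H_\mu=\sum_\lambda\widetilde K_{\lambda\mu}(q,t)s_\lambda$ with $\widetilde K_{\lambda\mu}\in\mathbb Z[q,t]$ (e.g. Haglund–Haiman–Loehr, J. AMS 2005). Moreover $\widetilde K_{\lambda\mu}(q,t)=t^{n(\mu)}K_{\lambda\mu}(q,t^{-1})$ with $K_{\lambda\mu}(q,t)$ the Macdonald–Kostka polynomials and $n(\mu)=\sum_i(i-1)\mu_i$. Further, $K_{\lambda\mu}(0,t)=K_{\lambda\mu}(t)$ is the Kostka–Foulkes polynomial, which is $0$ unless $\lambda\ge\mu$ and is $1$ for $\lambda=\mu$ (Macdonald, *Symmetric Functions and Hall Polynomials*, 2nd ed., VI.8 and III.6).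

**(F2)** Put $D_0f=f[X+M/z]\,\Omega[-zX]\big|_{z^0}$. Then $D_0\widetilde H_\mu=\big(1-M\sum_{c\in\mu}q^{a'(c)}t^{l'(c)}\big)\widetilde H_\mu$ (Garsia–Haiman, J. Algebraic Combin. 5 (1996); Bergeron–Garsia–Haiman–Tesler, Methods Appl. Anal. 6 (1999)).

**(F3)** For partitions $\nu,\gamma$ of the same size with at most $N$ parts and $\delta=(N-1,\dots,1,0)$, the Kostka–Foulkes polynomial is $\sum_{\sigma\in S_N}\epsilon(\sigma)P_q(\sigma(\nu+\delta)-(\gamma+\delta))$, where $\sum_\beta P_q(\beta)z^\beta=\prod_{i<k}(1-qz_i/z_k)^{-1}$ (Macdonald III.6, Ex. 4). It lies in $\mathbb N[q]$ (Lascoux–Schützenberger; Macdonald III.6).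

### 2.3. The functions $\Phi$, and Corollary 1 from Theorem 1

Put $u=n-k-r$ and $e_j=0$ for $j<0$. The notation $|_{t=0,\,q=q^{-1}}$ means: set $t=0$, then replace $q$ by $q^{-1}$. The paper of Liao and Zhu proves the following, which may be taken as definitions, with certain integers $\delta_{n,k,r}$ satisfying $\delta_{n,k-1,r}=\delta_{n,k,r}-u$:

- (i) $\Phi^{\rm unb}_{n,k,r}=q^{\delta_{n,k,r}}\,\omega\big((\Theta_{e_r}\Theta_{e_{u-1}}\widetilde H_{(k+1)})|_{t=0,\,q=q^{-1}}\big)$, which is $0$ when $u=0$;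
- (ii) $\Phi^{\rm bar}_{n,k,r}=q^u\,\Phi^{\rm unb}_{n,k-1,r}$ for $k\ge1$, and $\Phi^{\rm bar}_{n,0,r}=0$;
- (iii) $\Phi_{n,k,r}=\Phi^{\rm unb}_{n,k,r}+\Phi^{\rm bar}_{n,k,r}$.

*Proof of Corollary 1 from Theorem 1.* If $u=0$ then $\Phi^{\rm unb}_{n,k,r}=0$. If $u\ge1$, apply Theorem 1 with $m=k+1\ge1$ and $l=u-1\ge0$. Since $\omega$ commutes with $q\mapsto q^{-1}$, the Schur coefficients of $\Phi^{\rm unb}_{n,k,r}$ lie in $q^{\delta_{n,k,r}}\mathbb N[q^{-1}]$. By (ii), $\Phi^{\rm bar}_{n,k,r}$ is $0$ or $q^u\Phi^{\rm unb}_{n,k-1,r}$, where $0\le r\le n-(k-1)$, so it is covered by the first case. The sum of two Schur-positive functions is Schur-positive. $\square$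

### 2.4. Reading the right-hand side

For $N=1$: $V_{(a)}\otimes V_{(b)}^*=V_{(a-b)}$, and $K_{\nu\gamma}=1$ if $\nu=\gamma$ and $0$ otherwise.

For $N=2$ and $|\nu|=|\gamma|$,
$$\chi_\nu(z)\,\frac{1-z_2/z_1}{1-qz_2/z_1}=\big(z_1^{\nu_1}z_2^{\nu_2}-z_1^{\nu_2-1}z_2^{\nu_1+1}\big)\sum_{i\ge0}q^i(z_2/z_1)^i .\tag{3}$$
The second monomial contributes to $z^\gamma$ only if $\nu_2-1\ge\gamma_1$. This is impossible for dominant $\gamma$, since then $\nu_2\le|\nu|/2=|\gamma|/2\le\gamma_1$. So $K_{\nu\gamma}(q)=q^{\nu_1-\gamma_1}$ if $\nu_1\ge\gamma_1$, and $0$ otherwise. Dominance of $\gamma$ matters: for $\nu=(2,2)$ and the non-dominant exponent $(1,3)$, formula (3) gives $q-1$.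

Here are two values of Theorem 1.

*The case $m=r=l=1$.* For $j=0$ we have $N=1$. The coefficient of $wv$ in $s_{(2)}(w,v)$ is $1$, with $\mu=(3)$; $\lambda=(1,1)$ gives $0$ because $\ell(\lambda)>1$. This contributes $s_3$. For $j=1$ we have $\lambda=\emptyset$, $N=2$, $\gamma=(2,1)$, which contributes $s_{21}+qs_3$. So $\omega(\Theta_{e_1}\Theta_{e_1}\widetilde H_{(1)}|_{t=0})=s_{21}+(1+q)s_3$.

*The case $m=2$, $r=2$, $l=0$.* Only $j=0$, $\lambda=(2)$, $N=2$, $\gamma=(1,1)$ contribute. Since $V_{(2)}^*=V_{(2)}\otimes\det^{-2}$,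
$$V_{(4)}\otimes V_{(2)}^*=V_{(4,-2)}\oplus V_{(3,-1)}\oplus V_{(2,0)},\quad V_{(3,1)}\otimes V_{(2)}^*=V_{(3,-1)}\oplus V_{(2,0)}\oplus V_{(1,1)},\quad V_{(2,2)}\otimes V_{(2)}^*=V_{(2,0)},$$
and $K_{\nu,(1,1)}=q^{\nu_1-1}$. Hence
$$\omega\big(\Theta_{e_2}\widetilde H_{(2)}|_{t=0}\big)=(q+q^2+q^3)s_4+(1+q+q^2)s_{31}+q\,s_{22}.\tag{4}$$

Both values will be recomputed below without Theorem 1.

## 3. The Macdonald expansion in degree 2 and its signs

The definition of $\Theta_f$ suggests a direct route: expand $e_r^*\widetilde H_\mu$ in the Macdonald basis, multiply by the eigenvalues of $\Pi$, and expand in Schur functions. Take the smallest case, $\Theta_{e_1}\widetilde H_{(1)}$. Since $\Pi\widetilde H_{(1)}=\widetilde H_{(1)}$, we expand $e_1^*\widetilde H_{(1)}=(s_2+s_{11})/M=\alpha\widetilde H_{(2)}+\beta\widetilde H_{(11)}$. Comparing coefficients, $\alpha+\beta=1/M$ and $q\alpha+t\beta=1/M$, so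
$$\alpha=\frac1{(1-q)(q-t)},\qquad\beta=-\frac1{(1-t)(q-t)} .$$
The eigenvalues of $\Pi$ are $1-q$ and $1-t$, so
$$\Theta_{e_1}\widetilde H_{(1)}=\frac{\widetilde H_{(2)}-\widetilde H_{(11)}}{q-t}=s_{11}.$$
The answer is positive, but the two Macdonald coefficients have opposite signs, and positivity appears only after cancellation. This persists at $t=0$, where the expression is $q^{-1}(\widetilde H_{(2)}-\widetilde H_{(11)})|_{t=0}$. The route through eigenvectors therefore yields a signed sum from the very first case.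

At $t=0$ there is a way around the eigenvectors. The eigenvalue of $\Pi$ will depend only on the integer $\mu_1$, and $q^{\mu_1}$ will be the eigenvalue of an explicit operator $B_0$. This lets us write $\Theta_{e_r}|_{t=0}$ as a finite formula in explicit operators.

## 4. The specialization $t=0$

**Step 1: the polynomials $\widetilde H_\mu$ at $t=0$ form a basis.** This makes the specialized operators diagonalizable. By (1) and (F1), $\widetilde K_{\lambda\mu}(q,t)=\widetilde K_{\lambda\mu'}(t,q)=q^{n(\mu')}K_{\lambda\mu'}(t,q^{-1})$, so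
$$\widetilde K_{\lambda\mu}(q,0)=q^{n(\mu')}K_{\lambda\mu'}(q^{-1}).$$
Index the columns by $\rho=\mu'$. The entry is $0$ unless $\lambda\ge\rho$, and the diagonal entries are $q^{n(\rho)}\neq0$. So the matrix is triangular for any linear order refining dominance, and invertible. Hence the $\widetilde H^0_\mu:=\widetilde H_\mu|_{t=0}$ with $\mu\vdash d$ form a basis of degree $d$.

**Step 2: $\Theta_f$ may be specialized on positive degrees.** This justifies setting $t=0$ before composing operators. Let $A\subset\mathbb Q(q,t)$ be the local ring of fractions regular at $t=0$. The matrix $(\widetilde K_{\lambda\mu})$ has entries in $A$, and by Step 1 its determinant is nonzero at $t=0$, so its inverse has entries in $A$ too. For $\mu\ne\emptyset$ the eigenvalue of $\Pi$ on $\widetilde H_\mu$ lies in $A$. At $t=0$ its factors with $l'(c)>0$ become $1$, while the bottom row gives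
$$\prod_{i=1}^{\mu_1-1}(1-q^i)=(q)_{\mu_1-1}\neq0,$$
so the eigenvalue is a unit of $A$. Finally $p_k[X/M]=p_k/((1-q^k)(1-t^k))$ has its coefficient in $A$, with value $p_k/(1-q^k)=p_k[X/(1-q)]$ at $t=0$. So for $f\in\Lambda$ the operators $\Pi$, $\Pi^{-1}$, $f^*$, and hence $\Theta_f$, have matrix entries in $A$ in the Schur basis on positive degrees. Setting $t=0$ is a ring homomorphism on $A$, so it is compatible with products of such operators and with applying them to vectors over $A$. On $\Lambda^+$,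
$$\Theta_f|_{t=0}=\Pi_0\circ f\big[\tfrac{X}{1-q}\big]\circ\Pi_0^{-1},\qquad\Pi_0\widetilde H^0_\mu=(q)_{\mu_1-1}\widetilde H^0_\mu .\tag{5}$$

**Step 3: an operator with eigenvalue $q^{\mu_1}$.** For $f\in\Lambda$ define
$$B(z)f=f\big[X-\tfrac{1-q}z\big]\,\Omega[zX]=\sum_{a\in\mathbb Z}z^aB_af .$$
Here $f[X-\frac{1-q}z]$ is a polynomial in $z^{-1}$, so each coefficient is a finite sum, and $B_a$ raises degree by $a$. Examples: $B_a1=h_a$ (zero for $a<0$), and $B(z)h_1=(h_1-\frac{1-q}z)\Omega[zX]$ gives $B_0h_1=qh_1$ and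
$$B_1h_1=h_1^2-(1-q)h_2=s_{11}+qs_2 .$$

*Claim:* $\omega\,D_0|_{t=0}\,\omega=B_0$. At $t=0$ the substitution in $D_0$ is the algebra map $p_k\mapsto p_k+(1-q^k)z^{-k}$. Conjugating it by $\omega$ gives
$$p_k\mapsto p_k+(-1)^{k-1}(1-q^k)z^{-k}=p_k-(1-q^k)(-z)^{-k},$$
which is $f\mapsto f[X-\frac{1-q}x]$ with $x=-z$ substituted after power sums are written out. Likewise
$$\omega\,\Omega[-zX]=\omega\exp\Big(-\sum_kp_k\tfrac{z^k}k\Big)=\exp\Big(\sum_kp_k\tfrac{(-z)^k}{k}\Big),$$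
which is $\Omega[xX]$ with $x=-z$. The coefficients of $z^0$ and $x^0$ agree, and the claim follows.

In (F2) at $t=0$ only the bottom row survives, and $1-(1-q)(1+q+\dots+q^{\mu_1-1})=q^{\mu_1}$. Hence
$$B_0\,\omega\widetilde H^0_\mu=q^{\mu_1}\,\omega\widetilde H^0_\mu .$$
So $\Lambda^+=\bigoplus_{\ell\ge1}\Lambda^{(\ell)}$, where $\Lambda^{(\ell)}$ is the span of the $\omega\widetilde H^0_\mu$ with $\mu_1=\ell$. It is a graded subspace, $B_0=q^\ell$ on it, and $\widehat\Pi:=\omega\Pi_0\omega$ acts on it as $(q)_{\ell-1}$.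

**Step 4: the operators to be computed.** We move $\omega$ inside. Let $M_r$ be multiplication by $h_r[X/(1-q)]$ for $r\ge0$, let $M_r=0$ for $r<0$, and let $M(w)=\sum_rw^rM_r$, which is multiplication by $\Omega[wX/(1-q)]$. (These are not to be confused with the scalar $M$ of Section 2.2.) On power sums one sees $\omega(f[X/(1-q)])=(\omega f)[X/(1-q)]$. By (5),
$$\theta_r:=\omega\,\Theta_{e_r}|_{t=0}\,\omega=\widehat\Pi M_r\widehat\Pi^{-1}\quad\text{on }\Lambda^+,\qquad\omega\big(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0}\big)=\theta_r\theta_l\,\omega\widetilde H_{(m)} .\tag{6}$$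

## 5. Commutation relations, and $\theta_r$ as a finite formula

### 5.1. Three relations

**(R1)** $B(z)M(w)=(1-w/z)\,M(w)B(z)$.

*Proof.* $\Omega\big[\frac w{1-q}(X-\frac{1-q}z)\big]=\Omega[\frac{wX}{1-q}]\,\Omega[-\frac wz]$ and $\Omega[-w/z]=1-w/z$. $\square$

Taking the coefficient of $z^a$, before or after multiplying by inverses,
$$B_aM(w)=M(w)(B_a-wB_{a+1}),\qquad B_aM_r=M_rB_a-M_{r-1}B_{a+1},\tag{7}$$
$$M(w)B_aM(w)^{-1}=\sum_{i\ge0}w^iB_{a+i},\qquad M(w)^{-1}B_a=(B_a-wB_{a+1})M(w)^{-1}.\tag{8}$$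

**(R2)** $B_{a-1}B_a=q\,B_aB_{a-1}$ for all $a\in\mathbb Z$. More generally, for all $a,b$,
$$B_{a-1}B_b-qB_aB_{b-1}=qB_bB_{a-1}-B_{b-1}B_a .\tag{9}$$

*Proof.* From $\Omega[y(X-\frac{1-q}z)]=\Omega[yX]\,\Omega[-\frac yz+q\frac yz]$ we get
$$B(z)B(y)f=\frac{1-y/z}{1-qy/z}\,S(z,y),\qquad S(z,y)=f\big[X-(1-q)(\tfrac1z+\tfrac1y)\big]\,\Omega[(z+y)X],$$
expanded in powers of $y/z$. The exponents of $S$ are bounded below in both variables, so coefficients are finite sums. Hence $(z-qy)B(z)B(y)f=(z-y)S(z,y)$. As $S$ is symmetric, exchanging $y$ and $z$ gives $(y-qz)B(y)B(z)f=(y-z)S(z,y)$. Adding, $(z-qy)B(z)B(y)=(qz-y)B(y)B(z)$. The coefficient of $z^ay^b$ is (9). For $b=a$ it reads $B_{a-1}B_a-qB_aB_{a-1}=qB_aB_{a-1}-B_{a-1}B_a$, that is, $2B_{a-1}B_a=2qB_aB_{a-1}$. $\square$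

**(R3)** $B_1^m\cdot1=(q)_m\,e_m[X/(1-q)]$ for $m\ge0$, and this equals $\omega\widetilde H_{(m)}$ for $m\ge1$.

*Proof.* Put $\mathcal E(x)=\Omega[-xX/(1-q)]=\sum_m(-x)^me_m[X/(1-q)]$. Then $B(z)\mathcal E(x)=\mathcal E(x)\,\Omega[x/z]\,\Omega[zX]=(1-x/z)^{-1}\mathcal E(x)\Omega[zX]$. The coefficient of $z^1$ is
$$B_1\mathcal E(x)=\sum_{i\ge0}x^ih_{i+1}\,\mathcal E(x)=x^{-1}(\Omega[xX]-1)\mathcal E(x)=x^{-1}\big(\mathcal E(qx)-\mathcal E(x)\big),$$
because $xX-\frac{xX}{1-q}=-\frac{qxX}{1-q}$. The coefficient of $x^{m-1}$ gives $(-1)^{m-1}B_1e_{m-1}[\frac X{1-q}]=(-1)^m(q^m-1)e_m[\frac X{1-q}]$, i.e. $B_1e_{m-1}[\frac{X}{1-q}]=(1-q^m)e_m[\frac X{1-q}]$. Induction gives the first equality. The second is $\omega$ applied to (2). $\square$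

For $m=2$ this agrees with $B_1h_1=s_{11}+qs_2=\omega(s_2+qs_{11})$.

### 5.2. Removing $\Pi$

Conjugation by $\widehat\Pi$ is easy on the part of $M_r$ that shifts $\ell$ by $j$: it multiplies by $(q)_{\ell+j-1}/(q)_{\ell-1}$. For $j\ge0$ this is a polynomial in $q^\ell$, hence a polynomial in $B_0$. The individual parts of $M_r$ are not explicit, but the combination we need can be assembled from iterated $q$-commutators of $M_r$ with $B_0$, and those are explicit by (R1) and (R2).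

**Proposition 1.** On $\Lambda^+$, $\displaystyle\theta_r=\sum_{i=0}^r\frac{(-1)^i}{(q)_i}\,M_{r-i}B_1^i$.

*Proof.*

**Step 1: split $M_r$ and compute $q$-commutators in two ways.** The purpose is to equate an expression in the unknown parts with an explicit one. Write $M_r|_{\Lambda^+}=\sum_{j\in\mathbb Z}M^{(j)}$ with $M^{(j)}:\Lambda^{(\ell)}\to\Lambda^{(\ell+j)}$. In each degree only finitely many $\ell$ occur, so the sum is finite there. Then $B_0M^{(j)}=q^jM^{(j)}B_0$. Define $Y_0=M_r$ and $Y_{i+1}=Y_iB_0-q^{-i}B_0Y_i$.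

In terms of the parts,
$$Y_i=\sum_jc_{ij}M^{(j)}B_0^i,\qquad c_{ij}=\prod_{s=0}^{i-1}(1-q^{j-s}),\tag{10}$$
since passing from $i$ to $i+1$ multiplies the $j$-th term by $B_0$ on the right and by the scalar $1-q^{-i}q^j$.

Explicitly,
$$Y_i=q^{-\binom i2}M_{r-i}B_1^i .\tag{11}$$
This holds for $i=0$. By (7), $B_0M_{r-i}=M_{r-i}B_0-M_{r-i-1}B_1$, and by (R2), $B_0B_1^i=q^iB_1^iB_0$, so
$$q^{-i}B_0\cdot q^{-\binom i2}M_{r-i}B_1^i=q^{-\binom i2}M_{r-i}B_1^iB_0-q^{-\binom{i+1}2}M_{r-i-1}B_1^{i+1} .$$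
Subtracting this from $Y_iB_0=q^{-\binom i2}M_{r-i}B_1^iB_0$ gives (11) for $i+1$.

**Step 2: only the shifts $0\le j\le r$ occur.** This is needed so that the conjugating factor is a polynomial in $B_0$. By (11), $Y_{r+1}$ contains $M_{-1}=0$, so $Y_{r+1}=0$. On $\Lambda^{(\ell)}$ the operator $B_0^{r+1}$ is a nonzero scalar, and the images of the different $M^{(j)}$ lie in different summands. So (10) gives $c_{r+1,j}M^{(j)}=0$ for each $j$. Now $c_{r+1,j}=\prod_{s=0}^r(1-q^{j-s})$ vanishes only for $0\le j\le r$. Hence $M^{(j)}=0$ unless $0\le j\le r$.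

**Step 3: conjugate and reassemble.** For $0\le j\le r$, on $\Lambda^{(\ell)}$,
$$\widehat\Pi M^{(j)}\widehat\Pi^{-1}=\frac{(q)_{\ell+j-1}}{(q)_{\ell-1}}M^{(j)}=(q^\ell;q)_j\,M^{(j)},\qquad\text{i.e. }\ \widehat\Pi M^{(j)}\widehat\Pi^{-1}=M^{(j)}(B_0;q)_j .$$
By the $q$-binomial theorem, $(x;q)_j=\sum_i(-1)^iq^{\binom i2}\binom ji_qx^i$ with $\binom ji_q=c_{ij}/(q)_i$. Therefore
$$\theta_r=\sum_i\frac{(-1)^iq^{\binom i2}}{(q)_i}\sum_jc_{ij}M^{(j)}B_0^i=\sum_i\frac{(-1)^iq^{\binom i2}}{(q)_i}Y_i=\sum_{i=0}^r\frac{(-1)^i}{(q)_i}M_{r-i}B_1^i.\qquad\square$$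

*Test.* For $r=1$ we get $\theta_1=\frac1{1-q}(h_1-B_1)$. Then $\theta_1h_1=\frac{1}{1-q}\big(h_1^2-h_1^2+(1-q)h_2\big)=h_2$, matching $\omega(s_{11})$ from Section 3. Next, $h_2[X-\frac{1-q}z]=h_2-(1-q)h_1z^{-1}+q(q-1)z^{-2}$ gives $B_1h_2=h_1h_2-(1-q)h_1h_2-q(1-q)h_3$. So $\theta_1h_2=h_1h_2+qh_3=s_{21}+(1+q)s_3$, the first value in Section 2.4.

The formula still has signs and denominators. They disappear once all $r$ are treated together.

## 6. One Theta operator, and what blocks a second one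

From here on we work in $\mathrm{End}(\Lambda)[[w,v,y]]$; series with constant term $1$ are invertible there. Let
$$e_q(x)=\sum_{i\ge0}\frac{x^i}{(q)_i}.$$
Since $\frac{q^i}{(q)_i}=\frac1{(q)_i}-\frac1{(q)_{i-1}}$ for $i\ge1$,
$$e_q(qx)=(1-x)\,e_q(x).\tag{12}$$
Put $\theta(w)=M(w)\,e_q(-wB_1)$ on all of $\Lambda$. By Proposition 1 its restriction to $\Lambda^+$ is $\sum_rw^r\theta_r$. By (R3), $e_q(-wB_1)1=\sum_i(-w)^ie_i[\frac X{1-q}]=\mathcal E(w)=M(w)^{-1}1$, so
$$\theta(w)1=1 .\tag{13}$$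

*One operator.* The factor $e_q(-wB_1)$ commutes with $B_1$, so $\theta(w)B_1=\big(M(w)B_1M(w)^{-1}\big)\theta(w)$. By (8) and (13),
$$\theta(w)B_1^m1=\Big(\sum_{a\ge0}w^aB_{1+a}\Big)^m1 .\tag{14}$$
All signs and denominators are gone. For $m=2$, the coefficient of $w^2$ is $B_1B_31+B_2B_21+B_3B_11$. To compute these, apply $B(z_1)$ to $B(z_2)1=\Omega[z_2X]$:
$$B(z_1)B(z_2)1=\Omega[(z_1+z_2)X]\,\frac{1-z_2/z_1}{1-qz_2/z_1},$$
where $\frac{1-x}{1-qx}=1+(q-1)x+q(q-1)x^2+q^2(q-1)x^3+\cdots$. Thus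
$$\begin{aligned}
B_3B_11&=h_3h_1+(q-1)h_4=s_{31}+qs_4,\\
B_2B_21&=h_2h_2+(q-1)h_3h_1+q(q-1)h_4=s_{22}+qs_{31}+q^2s_4,\\
B_1B_31&=h_1h_3+(q-1)h_2h_2+q(q-1)h_3h_1+q^2(q-1)h_4=(q-1)s_{22}+q^2s_{31}+q^3s_4 .
\end{aligned}$$
The sum is $(q+q^2+q^3)s_4+(1+q+q^2)s_{31}+q\,s_{22}$, in agreement with (4).

Two difficulties are now visible.

First, (14) cannot be expanded term by term: $B_1B_31$ has the coefficient $q-1$ at $s_{22}$, and only the whole sum is positive. The indices $(1,3)$ are not dominant, and this is the failure noted after (3).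

Second, it is natural to apply a second Theta operator to the result of (14). That requires moving $e_q(-wB_1)$ past $B_2,B_3,\dots$. Past $B_2$ this is a rescaling, because $B_1B_2=qB_2B_1$. But (9) with $a=2$, $b=3$ gives
$$B_1B_3=qB_3B_1+(q-1)B_2^2,$$
so $B_1$ and $B_3$ do not $q$-commute, and a signed term enters.

The second difficulty goes away if one multiplies the two Theta operators before applying them to anything: then only $B_1$ and $B_2$ ever meet. The first goes away if the sum over indices is read as a $GL_N$-character, so that only a dominant exponent is ever extracted. Sections 7 and 8 carry this out.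

## 7. The product of two Theta operators

**Lemma 1.** If $ab=qba$, then $(a+b)^n=\sum_k\binom nk_qb^ka^{n-k}$. Consequently $e_q(a+b)=e_q(b)\,e_q(a)$ whenever $a,b$ are series without constant term.

*Proof.* We have $ab^k=q^kb^ka$. Multiplying the formula for $n$ on the left by $a+b$, the coefficient of $b^ka^{n+1-k}$ is $q^k\binom nk_q+\binom n{k-1}_q=\binom{n+1}k_q$. Dividing by $(q)_n$ and summing over $n$ gives $\sum_{k,i}\frac{b^k}{(q)_k}\frac{a^i}{(q)_i}$. $\square$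

**Step 1: factor the product.** The aim is to collect all exponentials of $B_1$ on the right, where they commute with $B_1$. Let $T=\theta(w)\theta(v)$; by (13), $T1=1$. By (7), $B_1M(v)=M(v)(B_1-vB_2)$, so $e_q(-wB_1)M(v)=M(v)\,e_q(-wB_1+wvB_2)$. With $a=-wB_1$ and $b=wvB_2$, the relation $B_1B_2=qB_2B_1$ gives $ab=qba$, so Lemma 1 applies:
$$T=R\,e_q(-wB_1)\,e_q(-vB_1),\qquad R:=M(w)M(v)\,e_q(wvB_2).\tag{15}$$

**Step 2: move $R$ past $B_1$ and $B_2$.** Put
$$C_s=M(w)M(v)\,B_s\,M(v)^{-1}M(w)^{-1}=\sum_{a\ge0}h_a(w,v)\,B_{s+a},\tag{16}$$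
where the second form comes from applying (8) twice: conjugation multiplies $B(z)$ by $(1-w/z)^{-1}(1-v/z)^{-1}$. Conjugating (R2), $C_1C_2=qC_2C_1$.

Since $B_1B_2=qB_2B_1$, we have $B_1g(B_2)=g(qB_2)B_1$ for power series $g$ in $wvB_2$. Using this twice, with (12) in the form $e_q(q^{-1}x)=(1-q^{-1}x)^{-1}e_q(x)$,
$$e_q(wvB_2)B_1=B_1e_q(q^{-1}wvB_2)=B_1(1-q^{-1}wvB_2)^{-1}e_q(wvB_2)=(1-wvB_2)^{-1}B_1\,e_q(wvB_2).$$
Conjugating by $M(w)M(v)$,
$$RB_1=YR,\qquad RB_2=C_2R,\qquad Y:=(1-wvC_2)^{-1}C_1 .\tag{17}$$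
The exponentials in (15) commute with $B_1$, so $TB_1=YT$.

**Step 3: apply $T$ to $B_1^m1$.** This produces the generating function of Theorem 1. Since $T1=1$, we get $TB_1^m1=Y^m1$. From $C_1C_2=qC_2C_1$ we have $C_1g(C_2)=g(qC_2)C_1$, so moving each $C_1$ to the right gives
$$TB_1^m1=\prod_{i=0}^{m-1}(1-q^iwvC_2)^{-1}\,C_1^m1=\sum_{j\ge0}\binom{m+j-1}j_q(wv)^j\,C_2^jC_1^m1,\tag{18}$$
by the $q$-binomial expansion $1/(x;q)_m=\sum_j\binom{m+j-1}j_qx^j$. For $m\ge1$, $B_1^m1=\omega\widetilde H_{(m)}\in\Lambda^+$ by (R3). There $T$ acts as $\sum_{r,l}w^rv^l\theta_r\theta_l$. By (6) the left side of (18) is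
$$\sum_{r,l\ge0}w^rv^l\,\omega\big(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0}\big).$$

*Check for $m=1$.* The coefficient of $wv$ in (18) is $B_31$ (from $h_2(w,v)B_3$ in $C_1$, $j=0$) plus $B_2B_11$ (from $j=1$), that is, $s_3+(s_{21}+qs_3)$, as before.

It remains to expand $C_2^jC_1^m1$.

## 8. $GL_N$-characters and the positivity of $C_2^jC_1^p\cdot1$

**Lemma 2.** $K_{\nu\gamma}(q)\in\mathbb N[q]$ for all dominant $\nu,\gamma\in\mathbb Z^N$.

*Proof.* The point is to identify $K_{\nu\gamma}$ with a Kostka–Foulkes polynomial even when entries are negative. With $\delta=(N-1,\dots,1,0)$ we have $\sum_\sigma\epsilon(\sigma)z^{\sigma\delta}=z^\delta\prod_{i<k}(1-z_k/z_i)$. So Weyl's formula gives $\chi_\nu\prod_{i<k}(1-z_k/z_i)=\sum_\sigma\epsilon(\sigma)z^{\sigma(\nu+\delta)-\delta}$. With $P_q$ as in (F3), $\prod_{i<k}(1-qz_k/z_i)^{-1}=\sum_\beta P_q(\beta)z^{-\beta}$. The coefficient of $z^\gamma$ in the product is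
$$K_{\nu\gamma}(q)=\sum_\sigma\epsilon(\sigma)P_q\big(\sigma(\nu+\delta)-(\gamma+\delta)\big).$$
If $|\nu|\ne|\gamma|$ this is $0$, since $P_q(\beta)=0$ unless the entries of $\beta$ sum to $0$. If $|\nu|=|\gamma|$, adding $(c^N)$ to both $\nu$ and $\gamma$ changes no argument of $P_q$. So we may assume that $\nu$ and $\gamma$ are partitions, and (F3) applies. $\square$

**Proposition 2.** Let $j,p\ge0$, $N=j+p\ge1$ and $\gamma=(2^j,1^p)$. Then
$$C_2^jC_1^p\cdot1=\sum_{\lambda,\mu}s_\lambda(w,v)\,s_\mu[X]\sum_\nu d^\nu_{\mu\lambda}(N)\,K_{\nu\gamma}(q).$$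
In particular it is an $\mathbb N[q]$-combination (infinite, but finite in each $(w,v)$-degree) of the products $s_\lambda(w,v)s_\mu[X]$.

*Proof.*

**Step 1: a product of $N$ vertex operators on $1$.** We need it as a generating function in $z_1,\dots,z_N$:
$$B(z_1)\cdots B(z_N)1=\Omega[X(z_1+\dots+z_N)]\prod_{i<k}\frac{1-z_k/z_i}{1-qz_k/z_i}.\tag{19}$$
The case $N=1$ is $B(z_1)1=\Omega[z_1X]$. For the induction step, apply $B(z_1)$ to $\Omega[X(z_2+\dots+z_N)]$:
$$\Omega\big[(X-\tfrac{1-q}{z_1})(z_2+\dots+z_N)\big]\Omega[z_1X]=\Omega[X(z_1+\dots+z_N)]\prod_{k\ge2}\Omega\big[-\tfrac{z_k}{z_1}+q\tfrac{z_k}{z_1}\big],$$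
and each factor in the last product is $\frac{1-z_k/z_1}{1-qz_k/z_1}$, expanded in powers of $z_k/z_1$.

**Step 2: insert $w$ and $v$.** By (16), $C_s=[z^s]\frac{B(z)}{(1-w/z)(1-v/z)}$, so
$$C_2^jC_1^p1=[z^\gamma]\;\Omega[X(z_1+\dots+z_N)]\prod_i\frac1{(1-w/z_i)(1-v/z_i)}\prod_{i<k}\frac{1-z_k/z_i}{1-qz_k/z_i}.$$

**Step 3: recognize characters.** This step turns the sum over indices into a positive sum of irreducible characters. By Cauchy's identity, applied to each of the first two factors, their product is $\sum_{\mu,\lambda}s_\mu[X]\,s_\lambda(w,v)\,s_\mu(z)\,s_\lambda(z^{-1})$. The Laurent polynomial $s_\mu(z)s_\lambda(z^{-1})$ is the character of $V_\mu\otimes V_\lambda^*$, so it equals $\sum_\nu d^\nu_{\mu\lambda}(N)\chi_\nu(z)$. Extracting $[z^\gamma]$ from $\chi_\nu(z)\prod_{i<k}\frac{1-z_k/z_i}{1-qz_k/z_i}$ gives $K_{\nu\gamma}(q)$, and the formula follows. In a fixed $(w,v)$-degree only finitely many $\lambda$ occur. A nonzero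 term then has $|\mu|-|\lambda|=|\nu|=|\gamma|$, so only finitely many $\mu$ occur. Since $\gamma=(2^j,1^p)$ is dominant, Lemma 2 gives $K_{\nu\gamma}(q)\in\mathbb N[q]$. $\square$

The order in (18), with the $C_2$'s left of the $C_1$'s, is what makes $\gamma$ dominant. The non-dominant exponents that spoiled the termwise expansion of (14) are absorbed into $s_\lambda(z^{-1})$.

*End of the proof of Theorem 1.* Insert Proposition 2 with $p=m$ into (18). This is the formula of Theorem 1, and Lemma 2 gives $K_{\nu,(2^j1^m)}\in\mathbb N[q]$. The coefficients of $w^rv^l$ in $(wv)^js_\lambda(w,v)$ are nonnegative integers, and $\binom{m+j-1}j_q\in\mathbb N[q]$. So every Schur coefficient of $\omega(\Theta_{e_r}\Theta_{e_l}\widetilde H_{(m)}|_{t=0})$ lies in $\mathbb N[q]$. With Section 2.3 this also proves Corollary 1. $\blacksquare$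

## 9. Two-row indices, $\Theta_{h_\kappa}$, and unimodality in $r$

**Theorem 2.** Let $\lambda=(\lambda_1,\lambda_2)$ be any partition with at most two rows and let $m\ge1$.

(a) $\displaystyle\omega\big(\Theta_{s_{\lambda'}}\widetilde H_{(m)}|_{t=0}\big)=\sum_{j=0}^{\lambda_2}\binom{m+j-1}j_q\sum_\mu s_\mu\sum_\nu d^\nu_{\mu,(\lambda_1-j,\lambda_2-j)}(m+j)\,K_{\nu,(2^j1^m)}(q)$, with Schur coefficients in $\mathbb N[q]$.

(b) For $\kappa\ge0$, $\Theta_{s_{\lambda'}}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0}$ has Schur coefficients in $\mathbb N[q]$. Hence so does $\Theta_{e_r}\Theta_{e_l}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0}$ for all $r,l,\kappa\ge0$.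

(c) For $b,p\ge0$ with $b+p\ge1$, let $Q_{b,p}=B_2^bB_1^p1=\sum_\mu K_{\mu,(2^b1^p)}(q)s_\mu$. Then $\Theta_{s_{\lambda'}}|_{t=0}\,(\omega Q_{b,p})$ has Schur coefficients in $\mathbb N[q]$.

*Proof.*

**Step 1: where $\Theta_{s_{\lambda'}}$ sits in the generating function.** Since $\Theta_f\Theta_g=\Theta_{fg}$, the dual Cauchy identity gives
$$\sum_{r,l}w^rv^l\,\Theta_{e_r}\Theta_{e_l}=\sum_{\ell(\lambda)\le2}s_\lambda(w,v)\,\Theta_{s_{\lambda'}} .$$
The polynomials $s_\lambda(w,v)$ with $\ell(\lambda)\le2$ are linearly independent, so $\Theta_{s_{\lambda'}}$ corresponds to the coefficient of $s_\lambda(w,v)$.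

**Step 2: part (a).** Since $(wv)^js_{(\alpha_1,\alpha_2)}(w,v)=s_{(\alpha_1+j,\alpha_2+j)}(w,v)$, the formula in (a) is the coefficient of $s_\lambda(w,v)$ in Theorem 1. All its ingredients are in $\mathbb N[q]$.

**Step 3: part (c).** We need to move $T$ past $B_2$. From $B_1B_2=qB_2B_1$ we have $g(B_1)B_2=B_2g(qB_1)$. By (12), $e_q(-wB_1)B_2=B_2\,e_q(-qwB_1)=B_2(1+wB_1)\,e_q(-wB_1)$, and likewise for $v$. Together with (15) and (17),
$$TB_2=C_2(1+wY)(1+vY)\,T.\tag{20}$$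
With $TB_1=YT$ and $T1=1$,
$$TB_2^bB_1^p1=\big(C_2\,(1+e_1(w,v)Y+e_2(w,v)Y^2)\big)^b\,Y^p1 .$$
Expand $Y=\sum_i(wv)^iC_2^iC_1$ and move all $C_1$'s to the right by $C_1C_2=qC_2C_1$, which only introduces powers of $q$. The result is an $\mathbb N[q]$-combination, finite in each $(w,v)$-degree, of terms $e_1(w,v)^a\,e_2(w,v)^c\,C_2^iC_1^s1$ with $i+s\ge b+p\ge1$. By Proposition 2, $C_2^iC_1^s1$ is an $\mathbb N[q]$-combination of products $s_\alpha(w,v)s_\mu[X]$. Moreover $e_1^ae_2^cs_\alpha$ is a nonnegative integer combination of Schur polynomials in $(w,v)$. So the coefficient of each $s_\lambda(w,v)$ is an $\mathbb N[q]$-combination of the $s_\mu[X]$. Since $Q_{b,p}\in\Lambda^+$, Step 1 and Section 4 identify this coefficient with $\omega\,\Theta_{s_{\lambda'}}|_{t=0}(\omega Q_{b,p})$, and applying $\omega$ preserves Schur positivity. The expansion of $Q_{b,p}$ in the statement is Proposition 2 at $w=v=0$, where $C_s$ becomes $B_s$ and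 only $\lambda=\emptyset$ survives. (For $\ell(\mu)>b+p$ the Kostka–Foulkes polynomial is $0$.)

**Step 4: the operators $\Theta_{h_\kappa}$, for part (b).** They come from inverting $\theta$. The map $\omega$ carries $h_\kappa[\frac X{1-q}]$ to $e_\kappa[\frac X{1-q}]$, and $\sum_\kappa y^\kappa e_\kappa[\frac X{1-q}]=\mathcal E(-y)=M(-y)^{-1}1$. Hence on $\Lambda^+$
$$\sum_\kappa y^\kappa\,\omega\,\Theta_{h_\kappa}|_{t=0}\,\omega=\widehat\Pi M(-y)^{-1}\widehat\Pi^{-1},$$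
which is the restriction of $\eta(y):=\theta(-y)^{-1}=e_q(yB_1)^{-1}M(-y)^{-1}$. By (13), $\eta(y)1=1$. By (8), $M(-y)^{-1}B_1=(B_1+yB_2)M(-y)^{-1}$. From $g(B_1)B_2=B_2g(qB_1)$ and (12), $e_q(yB_1)^{-1}B_2=B_2(1-yB_1)^{-1}e_q(yB_1)^{-1}$. Hence
$$\eta(y)B_1=\big(B_1+yB_2(1-yB_1)^{-1}\big)\eta(y),\qquad\eta(y)B_1^m1=\big(B_1+yB_2(1-yB_1)^{-1}\big)^m1 .$$
Apply $T$, using $TB_1=YT$, (20) and $T1=1$:
$$T\eta(y)B_1^m1=\Big(Y+y\,C_2(1+wY)(1+vY)(1-yY)^{-1}\Big)^m1 .$$
As in Step 3, expanding this gives an $\mathbb N[q]$-combination, finite in each $(w,v,y)$-degree, of terms $y^d\,e_1(w,v)^ae_2(w,v)^c\,C_2^iC_1^s1$ with $i+s\ge m\ge1$. So the coefficient of $y^\kappa s_\lambda(w,v)$, which is $\omega(\Theta_{s_{\lambda'}}\Theta_{h_\kappa}\widetilde H_{(m)}|_{t=0})$, has Schur coefficients in $\mathbb N[q]$, and $\omega$ preserves this. The last assertion of (b) holds because $e_re_l$ is a sum of functions $s_{\lambda'}$ with $\ell(\lambda)\le2$.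 $\square$

**Corollary 2 (symmetry and Schur-unimodality in $r$).** Let $\Psi_{n,k,r}=q^{-\delta_{n,k,r}}\Phi^{\rm unb}_{n,k,r}$ for $0\le r\le n-k$ (so $\Psi_{n,k,n-k}=0$). For $0\le r\le n-k-1$:

- $\Psi_{n,k,r}=\Psi_{n,k,n-k-1-r}$;
- if $2r\ge n-k-1$, then $\Psi_{n,k,r}-\Psi_{n,k,r+1}$ is Schur-positive.

*Proof.* Let $l=n-k-1-r=u-1$. By (i), $\Psi_{n,k,r}$ is the image of $\Theta_{e_r}\Theta_{e_l}\widetilde H_{(k+1)}$ under $t=0$, $q\mapsto q^{-1}$ and $\omega$. The Theta operators commute, so exchanging $r$ and $l$ changes nothing. This is the symmetry. The condition $2r\ge n-k-1$ says $r\ge l$, and then the dual Jacobi–Trudi formula gives $e_re_l-e_{r+1}e_{l-1}=s_{(r,l)'}$, with $e_{-1}=0$ covering $l=0$. So the difference is the image of $\Theta_{s_{(r,l)'}}\widetilde H_{(k+1)}$, which is Schur-positive by Theorem 2(a). $\square$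

*Example.* Take $n=3$, $k=0$. Then $\Psi_{3,0,0}=\Psi_{3,0,2}=s_3$, since the coefficient of $v^2$ in (18) with $m=1$ is $B_31=h_3$. By the computations above with $q$ replaced by $q^{-1}$, $\Psi_{3,0,1}=s_{21}+(1+q^{-1})s_3$. The difference $\Psi_{3,0,1}-\Psi_{3,0,2}=s_{21}+q^{-1}s_3$ is the value of Theorem 2(a) at $\lambda=(1,1)$, $m=1$, again with $q\mapsto q^{-1}$: the term $j=0$ vanishes because $\ell(\lambda)=2>1=N$, and $j=1$ gives $s_{21}+qs_3$ before inverting $q$.
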